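# Sums of linear images of a finite set: a sharp lower bound by slopes of entropy

## 1. Entropy seen through a space of functionals

Let $R$ be either $\mathbb Q$ or a ring $\mathbb Z/n$ with $n\ge 2$, and let $X$ be a random vector in $R^d$ that takes finitely many values. We look at $X$ through linear functionals: for a submodule $U\le R^d$ put
$$X_U=(u\cdot X)_{u\in U},\qquad h(U)=H(X_U),$$
where $H$ is Shannon entropy with natural logarithm. So $h(U)$ measures how much of $X$ the functionals in $U$ can see. We compare this with the size of $U$, measured by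
$$\ell(U)=\log|U|\ \text{ if }R=\mathbb Z/n,\qquad \ell(U)=\dim U\ \text{ if }R=\mathbb Q .$$
In both cases $\ell$ is strictly increasing for inclusion and additive: if $\varphi:F\to R^d/U$ is linear with kernel $F'$ and image $\overline U/U$, where $U\le\overline U$, then $\ell(F)-\ell(F')=\ell(\overline U)-\ell(U)$.

All random variables in these notes take finitely many values. We recall the facts about entropy that we use. $H(P\mid Z)=H(P,Z)-H(Z)\ge 0$. If $Z$ is a function of $P$, then $H(Z)\le H(P)$ and $H(P\mid Z)=H(P)-H(Z)$. Conditioning on more does not increase entropy. $H(P,Q\mid Z)\le H(P\mid Z)+H(Q\mid Z)$. Entropy is a concave function of the law. Finally $H(P)\le\log m$ if $P$ takes at most $m$ values, with equality when $P$ is uniform on $m$ values.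

Clearly $h(0)=0$, $h(R^d)=H(X)$, and $h$ is monotone. It is also submodular:
$$h(U+U')+h(U\cap U')\le h(U)+h(U').\tag{1}$$
Indeed $Z=X_{U\cap U'}$ is a function of $X_U$ and also of $X_{U'}$, while the pair $(X_U,X_{U'})$ determines $X_{U+U'}$. Hence
$$h(U+U')-h(U\cap U')\le H(X_U,X_{U'}\mid Z)\le H(X_U\mid Z)+H(X_{U'}\mid Z)=h(U)+h(U')-2h(U\cap U').$$

Now we climb from $0$ to $R^d$, always in the direction in which entropy is cheapest per unit of $\ell$.

**Lemma 1 (slope filtration).** There are submodules $0=U_0\lneq U_1\lneq\dots\lneq U_s=R^d$ and real numbers $\mu_1<\mu_2<\dots<\mu_s$ such that, for $1\le t\le s$,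
$$h(U)-h(U_{t-1})\ge\mu_t\bigl(\ell(U)-\ell(U_{t-1})\bigr)\quad\text{for all }U\ge U_{t-1},\tag{2}$$
with equality for $U=U_t$. Consequently
$$H(X)=\sum_{t=1}^s\mu_t\bigl(\ell(U_t)-\ell(U_{t-1})\bigr).\tag{3}$$

**Proof.** The number $h(U)$ depends only on the partition of the support of $X$ into the level sets of $X_U$, and a finite set has finitely many partitions. Also $\ell$ takes finitely many values. So the pair $(h(U),\ell(U))$ takes finitely many values, and the minima below exist. Given $U_{t-1}\ne R^d$, put
$$\mu_t=\min_{U\gneq U_{t-1}}\frac{h(U)-h(U_{t-1})}{\ell(U)-\ell(U_{t-1})},$$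
and among the minimizers let $U_t$ be one with $\ell(U_t)$ maximal. This gives (2) with equality at $U_t$, and the process ends at $R^d$ because $\ell$ takes finitely many values and increases strictly at each step. If $U\gneq U_t$, then $\ell(U)>\ell(U_t)$, so $U$ is not a minimizer: $h(U)-h(U_{t-1})>\mu_t(\ell(U)-\ell(U_{t-1}))$. Subtract the equality for $U_t$ to get $h(U)-h(U_t)>\mu_t(\ell(U)-\ell(U_t))$ for every $U\gneq U_t$. Hence $\mu_{t+1}>\mu_t$. Summing the equalities $h(U_t)-h(U_{t-1})=\mu_t(\ell(U_t)-\ell(U_{t-1}))$ gives (3). $\square$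

**Example over $\mathbb Q$.** Let $X$ be uniform on $\{0,\dots,n-1\}\times\{0,1\}\subset\mathbb Q^2$ with $n\ge3$. The line $\mathbb Qe_2$ has $h=\log 2$. For any other line, spanned by $(\alpha,\beta)$ with $\alpha\neq0$, the variable $\alpha x+\beta y$ is injective in $x$ for fixed $y$, so $h\ge\log n>\log 2$. The whole plane has slope $\frac12\log(2n)>\log2$. So $U_1=\mathbb Qe_2$, $\mu_1=\log 2$, and then $\mu_2=\log(2n)-\log2=\log n$. For $n=2$ the whole plane also has slope $\log 2$; being the largest minimizer it is $U_1$, and $s=1$.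

**Example with torsion.** Let $X$ be uniform on $\{0,3\}\subset\mathbb Z/6$. The submodule $\{0,2,4\}$ sees nothing, since $2\cdot3=0$, so its slope is $0$. The submodule $\{0,3\}$ and all of $\mathbb Z/6$ have $h=\log2$. Hence $U_1=\{0,2,4\}$, $\mu_1=0$, $U_2=\mathbb Z/6$, and $\mu_2=\log2/(\log6-\log3)=1$.

What is this filtration for? Let $L_1,\dots,L_k$ be matrices over $R$, some of them possibly far from injective, and let $X_1,\dots,X_k$ be independent copies of $X$. We shall use it to show that $H(\sum_iL_iX_i)\ge H(X)$ as soon as the transposes satisfy $\ell(\sum_iL_i^TW)\ge\ell(W)$ for every $W$ (Proposition 5). This one inequality enters at two places in the proof of a sharp lower bound for $|\mathcal L_1A+\dots+\mathcal L_kA|$: over $\mathbb Z/n$ it controls residue classes, and over $\mathbb Q$ it gives a doubling estimate.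

## 2. Irreducible and coprime families, and the bound for $|\mathcal L_1A+\dots+\mathcal L_kA|$

For finite subsets of a vector space, $A+B=\{a+b:a\in A,b\in B\}$, and $\mathcal LA=\{\mathcal La:a\in A\}$. A linear transformation $\mathbb Z^d\to\mathbb Z^d$ is identified with its integer matrix, viewed over $\mathbb Q$ or $\mathbb R$ when convenient, and invertible means invertible over $\mathbb Q$. Given $\mathcal L_1,\dots,\mathcal L_k:\mathbb Z^d\to\mathbb Z^d$, write
$$S(A)=\mathcal L_1A+\dots+\mathcal L_kA,\qquad\lambda_i=|\det\mathcal L_i|^{1/d},\qquad C=\Bigl(\sum_{i=1}^k\lambda_i\Bigr)^d .$$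
How small can $S(A)$ be, in terms of $|A|$? If $A$ consists of the lattice points of a large convex body $t\mathcal K$, then $S(A)$ lies in $t\sum\mathcal L_i\mathcal K$, whose volume is at least $Ct^d\operatorname{vol}(\mathcal K)$ by Brunn–Minkowski. So $C|A|$ is the natural guess. Two obstructions have to be excluded.

**Definition (irreducible).** $\mathcal L_1,\dots,\mathcal L_k$ are irreducible if there are no subspaces $U,V\subseteq\mathbb Q^d$ with $0<\dim U=\dim V<d$ and $\mathcal L_iU\subseteq V$ for all $i$.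

**Definition (coprime).** $\mathcal L_1,\dots,\mathcal L_k$ are coprime if there are no invertible rational matrices $P,Q$ with $0<|\det P\det Q|<1$ such that $P\mathcal L_iQ$ has integer entries for every $i$.

Both definitions are due to Conlon and Lim. For $d=1$ every family is irreducible, and coprime means that the integers $\mathcal L_i$ have greatest common divisor $1$. Indeed, a common divisor $g>1$ (or all $\mathcal L_i=0$) allows $PQ=1/g$ (or $1/2$). Conversely, if $\sum x_i\mathcal L_i=1$ with integers $x_i$ and all $PQ\mathcal L_i$ are integers, then $PQ=\sum x_iPQ\mathcal L_i$ is an integer. Coprimality is needed: $2A+4A$ has the size of $A+2A$, which is at most $3n-2$ for $A=\{0,\dots,n-1\}$, while $C=6$.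

For $d\ge2$ any family containing $I$ is coprime, since $PQ$ integral and invertible forces $|\det P\det Q|\ge1$. Let $\mathcal L_1=I$ and $\mathcal L_2=\begin{pmatrix}0&2\\1&0\end{pmatrix}$, which is multiplication by $\sqrt2$ on $\mathbb Z+\mathbb Z\sqrt2$. If lines $U,V$ had $\mathcal L_iU\subseteq V$, then $U=V$ would be a rational eigenline of $\mathcal L_2$, which is impossible because the eigenvalues are $\pm\sqrt2$. So this pair is irreducible and coprime, with $C=(1+\sqrt2)^2$.

Irreducibility cannot simply be dropped. The pair $I$, $\operatorname{diag}(1,2)$ is coprime and has the same $C=(1+\sqrt2)^2>2$, but for $A=\{1,\dots,n\}\times\{0\}$ we get $|S(A)|=2n-1$.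

The question, posed as a conjecture in Xiao-Hui Yan, "Error terms for sums of two linear transformations", arXiv:2610.39235 (2026), is whether for irreducible and coprime $\mathcal L_1,\dots,\mathcal L_k$ and every finite nonempty $A\subseteq\mathbb Z^d$
$$|\mathcal L_1A+\dots+\mathcal L_kA|\ge\Bigl(\sum_{i=1}^k|\det\mathcal L_i|^{1/d}\Bigr)^d|A|-o(|A|),\tag{4}$$
where $o(|A|)$ may depend on the $\mathcal L_i$, $d$ and $k$ but not on $A$ otherwise, and $o(|A|)/|A|\to0$ as $|A|\to\infty$. For $k=2$ this holds by Theorem 1.5 of Conlon–Lim: if $\mathcal L_1,\mathcal L_2$ are irreducible and coprime, there are constants $D',\sigma>0$ with $|\mathcal L_1A+\mathcal L_2A|\ge(|\det\mathcal L_1|^{1/d}+|\det\mathcal L_2|^{1/d})^d|A|-D'|A|^{1-\sigma}$ for all finite $A\subseteq\mathbb Z^d$. We prove that the conjecture is true for all $k\ge1$, $d\ge1$.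

**Theorem 2.** Let $\mathcal L_1,\dots,\mathcal L_k:\mathbb Z^d\to\mathbb Z^d$ be irreducible and coprime. For every $\varepsilon>0$ there is $n_0=n_0(\varepsilon,\mathcal L_1,\dots,\mathcal L_k)$ such that $|S(A)|\ge(1-\varepsilon)C|A|$ for every finite $A\subset\mathbb Z^d$ with $|A|\ge n_0$.

This is exactly (4). Put $e(n)=\max\bigl(0,\sup_{|A|=n}(Cn-|S(A)|)\bigr)\le Cn$. Theorem 2 says $e(n)/n\to0$, and $|S(A)|\ge C|A|-e(|A|)$ for every finite nonempty $A$.

## 3. Residues and lengths on the line, and where one map at a time stops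

**The case $A+2A$ in $\mathbb Z$.** Let $|A|\ge2$. Translating and dividing by a common factor change neither $|A|$ nor $|A+2A|$, so we may assume that $0\in A$ and that the elements of $A$ have greatest common divisor $1$. Then $A$ has even part $A_0\ne\emptyset$ and odd part $A_1\neq\emptyset$. The sets $A_0+2A$ and $A_1+2A$ are disjoint, and $|Y+Z|\ge|Y|+|Z|-1$ for finite nonempty sets of integers, so
$$|A+2A|\ge(|A_0|+|A|-1)+(|A_1|+|A|-1)=3|A|-2 .$$
Three ingredients are visible: a change of variables commuting with the maps, a sorting by residues, and a one-dimensional Brunn–Minkowski inequality inside each class.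

**The case $2A+3A$.** Now $C=5$. Sorting $3A$ by parity in the same way gives only $(|A|+|A_0|-1)+(|A|+|A_1|-1)=3|A|-2$. The inequality $|Y+Z|\ge|Y|+|Z|-1$ counts points, whereas the wanted bound counts lengths: $2A$ has length twice that of $A$. To see lengths we should know that $A$ is dense in long intervals, and equally dense in the even and the odd numbers there. Then the even elements of $2A+3A$ come from even elements of the second copy, the odd ones from odd elements, and both parities fill up.

**Reducing to pairs.** Take $6,10,15$, which are coprime with $C=31$. No two of them are coprime. The known pair case gives $|6A+10A|=|3A+5A|\ge8|A|-o(|A|)$, and adding $15A$ by $|Y+Z|\ge|Y|+|Z|-1$ brings us to $9|A|-o(|A|)$, far from $31|A|$. So this use of pairs does not suffice.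

**Cutting into cubes.** A more promising plan is to arrange that $A$, now in $\mathbb Q^d$, is dense along large cubes of the cosets $\omega+\mathbb Z^d$. Inside the cosets Brunn–Minkowski produces the factor $C$. But if $A$ occupies a set $B\subset(\mathbb Q/\mathbb Z)^d$ of cosets, then $S(A)$ occupies $\sum_i\mathcal L_iB$, and we need
$$\Bigl|\sum_i\mathcal L_iB\Bigr|\ge|B|\qquad\text{for finite }B\subset(\mathbb Q/\mathbb Z)^d .$$
Here multiplication by an integer is not injective, and the obvious bound $|\sum_i\mathcal L_iB|\ge\max_i|\mathcal L_iB|$ is too weak. For $B=\frac1{30}\mathbb Z/\mathbb Z$ and $6,10,15$, the sets $6B,10B,15B$ have $5,3,2$ elements, although $6B+10B+15B=B$ has $30$.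

**Getting to cubes.** There is a second obstacle of the same nature. Suppose $\mathcal L_1=I$ and $|S(A)|\le C|A|$, and let $X,X'$ be independent and uniform on $A$. Then $H(X+\mathcal L_2X')\le H(X)+\log C$. If $\mathcal L_2$ is invertible, then $H(\mathcal L_2X')=H(X)$ and inequality (E2) of Section 6 gives $H(X+X'')\le2H(X+\mathcal L_2X')-H(\mathcal L_2X')\le H(X)+2\log C$ for a further independent copy $X''$, so $A$ has small doubling in the entropy sense. If the maps are singular this stops, because $H(\mathcal L_2X')$ may be much smaller than $H(X)$. Composing maps need not help. For the $2\times2$ matrix units, $I,e_{12},e_{21}$ is an irreducible family (the only line mapped into itself by $e_{12}$ is $\mathbb Qe_1$, and the only one for $e_{21}$ is $\mathbb Qe_2$), but every nonempty product of $e_{12}$'s and $e_{21}$'s is singular.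

In both places each map loses information but the maps together lose none. The filtration of Section 1 turns this into an inequality. The proof then has three stages: the entropy inequality (Section 5); if $|S(A)|\le C|A|$, then after a linear change of variables compatible with the $\mathcal L_i$ most of $A$ is dense along large cubes (Section 6); for sets dense along large cubes, regularize, apply Brunn–Minkowski on the cosets and the entropy inequality on $(\mathbb Q/\mathbb Z)^d$ (Section 7).

We use Brunn–Minkowski for nonempty compact sets, $\operatorname{vol}(\mathcal K_1+\mathcal K_2)^{1/d}\ge\operatorname{vol}(\mathcal K_1)^{1/d}+\operatorname{vol}(\mathcal K_2)^{1/d}$, with volume $0$ allowed. We use Szemerédi's theorem: for $\alpha>0$ and $q\ge2$, a subset of density at least $\alpha$ of a sufficiently long interval of integers contains a $q$-term arithmetic progression with nonzero difference. We also use the following three theorems (see e.g. Tao–Vu, *Additive Combinatorics*, Ch. 2, 5, 6). The additive energy of $A$ is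 the number of $(a,b,c,e)\in A^4$ with $a+b=c+e$.

* Balog–Szemerédi–Gowers: if a finite subset $A$ of an abelian group has additive energy at least $c|A|^3$, there is $A_0\subseteq A$ with $|A_0|\ge\kappa|A|$ and $|A_0-A_0|\le K'|A_0|$, where $\kappa>0$ and $K'$ depend only on $c$.
* Plünnecke–Ruzsa: $|A_0-A_0|\le K'|A_0|$ implies $|A_0+A_0|\le K'^2|A_0|$.
* Freiman: if $A_0$ is a finite nonempty subset of a torsion-free abelian group and $|A_0+A_0|\le K_0|A_0|$, then $A_0\subseteq\{x_0+\sum_{j\le m}n_jv_j:0\le n_j<N_j\}$ with $1\le m\le m_0$ and $\prod_jN_j\le K_1|A_0|$, where $m_0,K_1$ depend only on $K_0$.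

## 4. A simple module and a lattice inequality

This section turns the two hypotheses into the forms in which they are used. Write $E=\mathbb Q^d$.

**Degenerate cases.** If all $\lambda_i=0$, then $C=0$ and Theorem 2 is trivial. Otherwise reorder so that $D:=|\det\mathcal L_1|\ne0$; then $D\ge1$ and $C\ge D\ge1$. Suppose $\mathcal L_i=0$ for all $i\ge2$ (this includes $k=1$). If $d\ge2$, any line $U$ with $V=\mathcal L_1U$ contradicts irreducibility. If $d=1$, coprimality with $P=1/\mathcal L_1$, $Q=1$ forces $|\mathcal L_1|=1$, and $|S(A)|=|A|=C|A|$. So from now on $\det\mathcal L_1\ne0$ and some $\mathcal L_i\neq0$ with $i\ge2$.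

**The form of irreducibility.** Let $T_i=\mathcal L_1^{-1}\mathcal L_i\in M_d(\mathbb Q)$, so $T_1=I$. Let $\mathcal A$ be the unital $\mathbb Q$-algebra generated by $T_2,\dots,T_k$, and let $\mathcal A_+$ be the span of the nonempty words in $T_2,\dots,T_k$.

**Lemma 3.** $E$ is a simple $\mathcal A$-module, and $\mathcal A_+x=E$ for every nonzero $x\in E$.

**Proof.** If $0\subsetneq U\subsetneq E$ and $T_iU\subseteq U$ for all $i\ge2$, then $V=\mathcal L_1U$ has the dimension of $U$ and $\mathcal L_iU=\mathcal L_1T_iU\subseteq V$ for all $i$, contradicting irreducibility. So $E$ is simple. The space $\mathcal A_+x$ is invariant under all $T_i$, so it is $0$ or $E$. If it is $0$, then $T_ix=0$ for all $i\ge2$, so $\mathbb Qx$ is invariant and nonzero, hence $\mathbb Qx=E$, $d=1$ and $T_i=0$ for all $i\ge2$. This contradicts our assumption that some $\mathcal L_i\ne0$ with $i\ge2$. $\square$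

**The form of coprimality.** A lattice means $\Lambda=F\mathbb Z^d$ with $F\in GL_d(\mathbb Q)$, and $\operatorname{covol}(\Lambda)=|\det F|$.

**Lemma 4.** For every lattice $\Lambda$ we have $\operatorname{covol}(\sum_i\mathcal L_i^T\Lambda)\le\operatorname{covol}(\Lambda)$ and $\operatorname{covol}(\sum_i\mathcal L_i\Lambda)\le\operatorname{covol}(\Lambda)$. In particular $\sum_i\mathcal L_i^T\mathbb Z^d=\mathbb Z^d$ and $\sum_i\mathcal L_i\mathbb Z^d=\mathbb Z^d$.

**Proof.** Let $\Lambda=F\mathbb Z^d$. The group $\Lambda'=\sum_i\mathcal L_i^T\Lambda$ is finitely generated and has full rank because $\det\mathcal L_1\ne0$, so $\Lambda'=F'\mathbb Z^d$ with $F'\in GL_d(\mathbb Q)$. Since $\mathcal L_i^TF\mathbb Z^d\subseteq F'\mathbb Z^d$, the matrices $F'^{-1}\mathcal L_i^TF$ are integral, and so are their transposes $F^T\mathcal L_iF'^{-T}$. Coprimality with $P=F^T$, $Q=F'^{-T}$ gives $|\det F|\ge|\det F'|$. Without transposes, if $\sum\mathcal L_i\Lambda=F'\mathbb Z^d$, then the matrices $F'^{-1}\mathcal L_iF$ are integral, and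 coprimality with $P=F'^{-1}$, $Q=F$ gives $|\det F|\ge|\det F'|$ again. For $\Lambda=\mathbb Z^d$ the sums are sublattices of $\mathbb Z^d$ of covolume at most $1$, so they equal $\mathbb Z^d$. $\square$

## 5. The entropy inequality for maps that are jointly non-shrinking

**Proposition 5.** Let $R=\mathbb Z/n$ or $R=\mathbb Q$, let $L_1,\dots,L_k\in M_d(R)$, $M_i=L_i^T$, and assume $\ell(\sum_iM_iW)\ge\ell(W)$ for all $W\le R^d$. If $X,X_1,\dots,X_k$ are i.i.d. in $R^d$, then $H(\sum_iL_iX_i)\ge H(X)$. In particular $|\sum_iL_iB|\ge|B|$ for every finite nonempty $B\subset R^d$.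

The bound $H(Y)\ge H(L_iX_i)$ for $Y=\sum_iL_iX_i$ uses a single $i$. Instead we reveal $Y$ gradually, through a growing chain of spaces of functionals, and change the map used from link to link. The slopes $\mu_t$ say how much each link must contribute.

**Proof.** Take $h$ and the filtration of Lemma 1 for $X$.

**Step 1: what one link contributes.** For $W'\le W$ and any $i$ we claim
$$H(Y_W\mid Y_{W'})\ge h(M_iW)-h(M_iW').\tag{5}$$
Condition further on all $X_j$ with $j\neq i$; this does not increase the entropy. Once these are known, $Y_W$ and $Y_{W'}$ carry the same information as $(L_iX_i)_W$ and $(L_iX_i)_{W'}$, and $X_i$ is independent of the $X_j$. So the left side is at least $H((L_iX_i)_W\mid(L_iX_i)_{W'})=H((L_iX_i)_W)-H((L_iX_i)_{W'})$, since $W'\le W$. Because $w\cdot L_ix=(M_iw)\cdot x$, the variable $(L_iX_i)_W$ carries the same information as $(X_i)_{M_iW}$, and its entropy is $h(M_iW)$. The same holds for $W'$.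

**Step 2: the chain.** We pull the filtration back by all $M_i$ at once. Let $W_t=\{w\in R^d:M_iw\in U_t\text{ for all }i\}$, so $W_0\le\dots\le W_s=R^d$. As $\sum_iM_iW_t\subseteq U_t$, the hypothesis gives
$$\ell(W_t)\le\ell\Bigl(\sum_iM_iW_t\Bigr)\le\ell(U_t),\tag{6}$$
and in particular $W_0=0$. This is the only use of the hypothesis.

**Step 3: from $W_{t-1}$ to $W_t$, one map at a time.** Fix $t\ge1$ and for $0\le i\le k$ let $F_i=\{w\in W_t:M_jw\in U_{t-1}\text{ for all }j\le i\}$. Then $F_0=W_t$ and $F_k=W_{t-1}$. Since $M_iF_i\subseteq M_iF_{i-1}\cap U_{t-1}$, we get from (5), monotonicity, (1) and (2)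
$$\begin{aligned}H(Y_{F_{i-1}}\mid Y_{F_i})&\ge h(M_iF_{i-1})-h(M_iF_i)\\&\ge h(M_iF_{i-1})-h(M_iF_{i-1}\cap U_{t-1})\\&\ge h(M_iF_{i-1}+U_{t-1})-h(U_{t-1})\\&\ge\mu_t\bigl(\ell(M_iF_{i-1}+U_{t-1})-\ell(U_{t-1})\bigr)=\mu_t\bigl(\ell(F_{i-1})-\ell(F_i)\bigr).\end{aligned}$$
The last equality is additivity of $\ell$: the map $F_{i-1}\to R^d/U_{t-1}$ induced by $M_i$ has kernel $F_i$ and image $(M_iF_{i-1}+U_{t-1})/U_{t-1}$.

**Step 4: summation.** Since $Y_{W_s}$ determines $Y$ and $Y_{W_0}$ is constant, the chain rule, summed over $i$ and $t$, gives $H(Y)\ge\sum_t\mu_t(\ell(W_t)-\ell(W_{t-1}))$. Now sum by parts, using $\ell(W_0)=0$, $W_s=U_s=R^d$, $\mu_{t+1}>\mu_t$ and (6):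
$$H(Y)\ge\mu_s\ell(R^d)-\sum_{t<s}(\mu_{t+1}-\mu_t)\ell(W_t)\ge\mu_s\ell(R^d)-\sum_{t<s}(\mu_{t+1}-\mu_t)\ell(U_t)=\sum_t\mu_t\bigl(\ell(U_t)-\ell(U_{t-1})\bigr)=H(X),$$
where the last equality is (3). For the final statement take $X$ uniform on $B$: $\log|B|=H(X)\le H(Y)\le\log|\sum_iL_iB|$. $\square$

The increasing order of the slopes is what lets an upper bound for $\ell(W_t)$ become a lower bound for $H(Y)$.

**Corollary 6.** For every finite nonempty $B\subset(\mathbb Q/\mathbb Z)^d$ we have $|\sum_i\mathcal L_iB|\ge|B|$.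

**Proof.** For some $n\ge2$ we have $B\subset(n^{-1}\mathbb Z/\mathbb Z)^d\cong(\mathbb Z/n)^d$, and the isomorphism commutes with integer matrices. We check the hypothesis of Proposition 5 for the $\mathcal L_i$ mod $n$. Given $W\le(\mathbb Z/n)^d$, let $\Lambda\supseteq n\mathbb Z^d$ be its preimage in $\mathbb Z^d$, and let $\Lambda'=\sum_i\mathcal L_i^T\Lambda$. By Lemma 4, $\Lambda'\supseteq n\sum_i\mathcal L_i^T\mathbb Z^d=n\mathbb Z^d$. The image of $\Lambda'$ in $(\mathbb Z/n)^d$ is $\sum_i\mathcal L_i^TW$, so again by Lemma 4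
$$\Bigl|\sum_i\mathcal L_i^TW\Bigr|=[\Lambda':n\mathbb Z^d]=\frac{n^d}{\operatorname{covol}(\Lambda')}\ge\frac{n^d}{\operatorname{covol}(\Lambda)}=|W|.\qquad\square$$

**Corollary 7.** Let $\mathcal W_0$ be a finite set of nonempty words in $T_2,\dots,T_k$ spanning $\mathcal A_+$. If $X$ and $X_w$ $(w\in\mathcal W_0)$ are i.i.d. in $\mathbb Q^d$, then $H(\sum_{w\in\mathcal W_0}wX_w)\ge H(X)$.

**Proof.** Let $0\ne W\le\mathbb Q^d$. If $\sum_ww^TW\neq\mathbb Q^d$, there is $x\neq0$ with $u\cdot wx=(w^Tu)\cdot x=0$ for all $u\in W$ and $w\in\mathcal W_0$. Then every $u\in W$ is orthogonal to $\mathcal A_+x$, which is $E$ by Lemma 3, so $W=0$, a contradiction. Hence $\sum_ww^TW=\mathbb Q^d$ for every $W\neq0$, and the hypothesis of Proposition 5 holds for the matrices $w\in\mathcal W_0$ over $R=\mathbb Q$. $\square$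

For the family $I,e_{12},e_{21}$ of Section 3 one may take $\mathcal W_0=\{e_{12},\,e_{21},\,e_{12}e_{21},\,e_{21}e_{12}\}$: each word is singular, but the sum of four independent pieces has at least the entropy of $X$.

## 6. From $|S(A)|\le C|A|$ to density along cubes

Write $\Gamma_N=\mathbb Z^d\cap[-N,N]^d$.

**Lemma 8.** Let $P,Q,Z$ be independent in $\mathbb Q^d$ and let $T$ be linear. Then

* (E1) $H(P+Q)\ge H(P)$;
* (E2) $H(P+Q+Z)\le H(P+Q)+H(Q+Z)-H(Q)$;
* (E3) $H(TP+TQ)-H(TP)\le H(P+Q)-H(P)$.

**Proof.** (E1): $H(P+Q)\ge H(P+Q\mid Q)=H(P)$. For the others use mutual information $I(F;G)=H(G)-H(G\mid F)$ and data processing. (E2): $P+Q+Z$ is obtained from $P+Q$ by adding the independent $Z$, so $I(P;P+Q+Z)\le I(P;P+Q)$, which reads $H(P+Q+Z)-H(Q+Z)\le H(P+Q)-H(Q)$. (E3): $TP+TQ$ is a function of $P+Q$, so $I(Q;TP+TQ)\le I(Q;P+Q)$, which is (E3). $\square$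

Applying (E2) with the common variable in the middle repeatedly, we get for independent $X,V_1,\dots,V_m$
$$H(X+V_1+\dots+V_m)-H(X)\le\sum_{i=1}^m\bigl(H(X+V_i)-H(X)\bigr).\tag{7}$$

**Proposition 9.** For every $\delta\in(0,1)$ there is $K=K(\delta,\mathcal L)$ such that for every integer $N\ge1$ there is $n_0$ with the following property. If $A\subset\mathbb Z^d$ is finite, $|A|\ge n_0$ and $|S(A)|\le C|A|$, then there are $A'\subseteq A$ with $|A'|\ge(1-\delta)|A|$ and $\tau\in GL_d(\mathbb Q)$ commuting with all $T_i$ such that $|A'+\tau\Gamma_N|\le K|A|$.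

The important point is the order of quantifiers: $K$ does not depend on $N$. In the proof the constants $c_1,c_2,c_3>0$, $\kappa_0,K_0,K_1,m_0$ depend only on the $\mathcal L_i$ (constants $c_1,c_2,c_3$ that come out as $0$ are increased to $1$). Let $X,X',X'',\dots$ be independent and uniform on $A$, so $H(X)=\log|A|$. The length of a word $w$ is $|w|$.

**Proof.**

**Step 1: adding the image of an independent copy under a word.** The aim is, for every nonempty word $w$ in $T_2,\dots,T_k$,
$$H(X+wX')\le H(X)+|w|\log C.\tag{8}$$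
For $w=T_i$, (E1) gives $H(X+T_iX')\le H(X+\sum_{j\ge2}T_jX_j)$ with independent copies $X_j$, the copy $X_i$ playing the role of $X'$. The variable on the right takes values in $\mathcal L_1^{-1}S(A)$, which has at most $C|A|$ elements. So (8) holds for $w=T_i$. For $w=T_iw'$ use (E1), then (E2) with middle variable $T_iX'$, then (E3) with $T=T_i$, then induction:
$$\begin{aligned}H(X+T_iw'X'')&\le H(X+T_iX'+T_iw'X'')\\&\le H(X+T_iX')+\bigl[H(T_iX'+T_iw'X'')-H(T_iX')\bigr]\\&\le H(X+T_iX')+\bigl[H(X'+w'X'')-H(X')\bigr]\le H(X)+\log C+|w'|\log C.\end{aligned}$$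

**Step 2: small doubling in the entropy sense.** The aim is $H(X+X')\le H(X)+2c_1$. Fix $\mathcal W_0$ as in Corollary 7, depending only on the $\mathcal L_i$, and let $V=\sum_{w\in\mathcal W_0}wX_w$ with independent copies $X_w$. By (7) and (8), $H(X+V)\le H(X)+c_1$. By Corollary 7, $H(V)\ge H(X)$. This replaces the missing invertibility of a single $T_i$, and (E1), (E2) give
$$H(X+X')\le H(X+V+X')\le 2H(X+V)-H(V)\le H(X)+2c_1 .$$

**Step 3: a long progression in $A$.** The aim is, for each $q\ge2$ and all sufficiently large $|A|$, to find a set $A_0\subseteq A$, independent of $q$, with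
$$|A_0|\ge\kappa_0|A|,\qquad|A_0+A_0|\le K_0|A_0|,\qquad\{a+jv:0\le j<q\}\subseteq A_0,\quad v\ne0.\tag{9}$$
Let $p$ be the law of $X+X'$. By Jensen, $\log\sum_sp(s)^2\ge\sum_sp(s)\log p(s)=-H(X+X')$, so $\sum_sp(s)^2\ge e^{-2c_1}/|A|$. The additive energy of $A$ is $|A|^4\sum_sp(s)^2\ge e^{-2c_1}|A|^3$. Balog–Szemerédi–Gowers and Plünnecke–Ruzsa give $A_0$ with the first two properties. By Freiman's theorem $A_0\subseteq\{x_0+\sum_{j\le m}n_jv_j:0\le n_j<N_j\}$ with $1\le m\le m_0$ and $\prod N_j\le K_1|A_0|$. Say $N_1=\max_jN_j$. Since $\prod N_j\ge|A_0|$, we have $N_1\ge|A_0|^{1/m_0}$, which is large when $|A|$ is.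

The representation of an element by coordinates need not be unique, so choose for each $a\in A_0$ one coordinate vector $n(a)$ in the box. These vectors are distinct for distinct $a$, and there are $|A_0|\ge K_1^{-1}\prod N_j$ of them. The box is a union of $\prod_{j\ge2}N_j$ lines in direction $e_1$, so one of these lines contains at least $N_1/K_1$ chosen vectors. By Szemerédi's theorem, if $|A|\ge n_0(q)$, this line contains chosen vectors $n,n+\Delta e_1,\dots,n+(q-1)\Delta e_1$ with $\Delta\ge1$. They are the vectors of elements $a,a+v,\dots,a+(q-1)v$ of $A_0$, where $v=\Delta v_1$. Since $n$ and $n+\Delta e_1$ are chosen vectors of different elements, $a\neq a+v$, so $v\ne0$.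

We use this with $q=2\gamma_0N$, where the integer $\gamma_0\ge1$, depending only on the $\mathcal L_i$, is defined in Step 6.

**Step 4: adding the progression to $X$ costs little.** Let $u$ be uniform on $\{0,\dots,q-1\}$ and independent of the rest. The aim is $H(X+uv)\le H(X)+c_2$, with $c_2$ independent of $q$. Let $X_0$ be uniform on $A_0$ and independent of $X$, and let $\alpha=|A_0|/|A|\ge\kappa_0$. The law of $X'$ is the mixture, with weights $\alpha$ and $1-\alpha$, of the uniform laws on $A_0$ and on $A\setminus A_0$ (if $\alpha=1$ the second part is absent). By concavity, with (E1) for the second part, $H(X+X')\ge\alpha H(X+X_0)+(1-\alpha)H(X)$. With Step 2,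
$$H(X+X_0)\le H(X)+2c_1/\alpha\le H(X)+2c_1/\kappa_0.$$
Since $a+uv\in A_0$, we have $H(X_0+uv)=H(X_0+a+uv)\le\log|A_0+A_0|\le H(X_0)+\log K_0$. By (E1) and (E2),
$$H(X+uv)\le H(X+X_0+uv)\le H(X+X_0)+H(X_0+uv)-H(X_0)\le H(X)+2c_1/\kappa_0+\log K_0,$$
so $c_2=2c_1/\kappa_0+\log K_0$ will do.

**Step 5: adding all images of the progression.** For a nonempty word $w$, (E1), (E2), (E3), (8) and Step 4 give
$$H(X+u\,wv)\le H(X+wX'+u\,wv)\le H(X+wX')+\bigl[H(wX'+u\,wv)-H(wX')\bigr]\le H(X)+|w|\log C+c_2 .$$
Let $\mathcal W_1$ be a fixed set of words, the empty word $I$ allowed, that is a basis of $\mathcal A$, and put $r_0=\dim\mathcal A=|\mathcal W_1|$. For $u=(u_w)\in\mathbb Z^{\mathcal W_1}$ let $\psi(u)=\sum_wu_w\,wv$. If $u$ is uniform on $\{0,\dots,q-1\}^{\mathcal W_1}$ and independent of $X$, then (7) gives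
$$H(X+\psi(u))\le H(X)+c_3 .\tag{10}$$

**Step 6: the generalized box $\psi([-q,q]^{\mathcal W_1})$ contains a linear image of a cube.** For an integer $p\ge1$ let $B_p=\psi(\mathbb Z^{\mathcal W_1}\cap[-p,p]^{\mathcal W_1})$. The aim is to find $\tau\in GL_d(\mathbb Q)$ commuting with the $T_i$ such that $\tau\Gamma_N\subseteq B_q$.

The map $b\mapsto(be_1,\dots,be_d)$ embeds $\mathcal A$, as a left module over itself, into $E^d$. Since $E$ is simple, $E^d$ is semisimple with all simple constituents isomorphic to $E$, so its submodules are direct sums of copies of $E$. So we can fix, depending only on the $\mathcal L_i$, embeddings of left $\mathcal A$-modules $\phi_1,\dots,\phi_r:E\to\mathcal A$ with $\sum_j\phi_j(E)=\mathcal A$. After multiplying by a positive integer, $\phi_j(e_l)=\sum_{w\in\mathcal W_1}\gamma_{jlw}w$ with $\gamma_{jlw}\in\mathbb Z$. Put $\gamma_0=\max\bigl(1,\max_{j,w}\sum_l|\gamma_{jlw}|\bigr)$.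

As $0\neq v=Iv\in\sum_j\phi_j(E)v$, some $\phi_j(E)v\ne0$. For this $j$ put $\tau(x)=\phi_j(x)v$. Then $\tau(bx)=b\,\tau(x)$ for $b\in\mathcal A$, and $\tau\neq0$, so $\ker\tau$ is a proper submodule of the simple module $E$, that is, $0$. Hence $\tau\in GL_d(\mathbb Q)$ commutes with all $T_i$. For $n\in\Gamma_N$,
$$\tau(n)=\sum_w\Bigl(\sum_ln_l\gamma_{jlw}\Bigr)wv$$
has coefficients of absolute value at most $\gamma_0N\le q$. Hence $\tau\Gamma_N\subseteq B_q$.

**Step 7: covering.** The aim is to pass from (10) to a statement about most elements of $A$. Let $Z=X+\psi(u)$. Given $Z=z$, the pair $(X,u)$ is uniform on a set of size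
$$\nu(z)=\#\{u\in\{0,\dots,q-1\}^{\mathcal W_1}:z-\psi(u)\in A\}\le q^{r_0}.$$
Hence $\mathbb E\log\nu(Z)=H(X,u)-H(Z)\ge r_0\log q-c_3$ by (10). Markov's inequality for $\log(q^{r_0}/\nu(Z))\ge0$ shows that $\nu(Z)\ge\kappa q^{r_0}$ with probability at least $1-\delta$, where $\kappa=e^{-c_3/\delta}$. Let
$$\mathcal Z=\{z:\nu(z)\ge\kappa q^{r_0}\},\qquad B=\psi(\{0,\dots,q-1\}^{\mathcal W_1}),\qquad A'=A\cap(\mathcal Z-B).$$
The set $\mathcal Z$ is finite. If $Z\in\mathcal Z$, then $X=Z-\psi(u)\in A'$, so $|A'|\ge(1-\delta)|A|$.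

The map $\psi$ need not be injective, so we compare $\nu$ with $|B|$. Let $m^*$ be the maximal number of $u\in\{0,\dots,q-1\}^{\mathcal W_1}$ with the same value $\psi(u)$. Subtracting one of these $m^*$ points from all of them gives $m^*$ distinct elements of $\ker\psi\cap(-q,q)^{\mathcal W_1}$. Adding them to one representative of each $b\in B$ gives $|B|m^*$ distinct integer points of $(-q,2q)^{\mathcal W_1}$, so $|B|m^*\le(3q)^{r_0}$. Each element of $A\cap(z-B)$ is hit by at most $m^*$ of the $u$ counted in $\nu(z)$, so for $z\in\mathcal Z$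
$$|A\cap(z-B)|\ge\frac{\nu(z)}{m^*}\ge\frac{\kappa q^{r_0}}{m^*}\ge\kappa3^{-r_0}|B|.$$
Let $\mathcal Z_0\subseteq\mathcal Z$ be maximal such that the sets $z-B$ $(z\in\mathcal Z_0)$ are pairwise disjoint. Then $|\mathcal Z_0||B|\le3^{r_0}\kappa^{-1}|A|$. By maximality each $z-B$ with $z\in\mathcal Z$ meets some $z_0-B$ with $z_0\in\mathcal Z_0$, so $\mathcal Z\subseteq\mathcal Z_0+B-B$. Therefore
$$A'+B_q\subseteq\mathcal Z_0+B-B-B+B_q\subseteq\mathcal Z_0+B_{3q},$$
because coefficients from $B-B-B+B_q$ lie between $-2(q-1)-q$ and $(q-1)+q$. An interval of $6q+1\le7q$ integers is covered by $7$ intervals of $q$ integers, so $B_{3q}$ is covered by $7^{r_0}$ translates of $B$. Thus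
$$|A'+\tau\Gamma_N|\le|A'+B_q|\le7^{r_0}|\mathcal Z_0||B|\le21^{r_0}\kappa^{-1}|A|=:K|A| ,$$
and $K$ depends only on $\delta$ and the $\mathcal L_i$. $\square$

## 7. Brunn–Minkowski on cosets of $\mathbb Z^d$, entropy on $(\mathbb Q/\mathbb Z)^d$

**Proposition 10.** Let $K\ge1$, $\varepsilon\in(0,1)$. There is an integer $N=N(K,\varepsilon,\mathcal L)\ge1$ such that if $A\subset\mathbb Q^d$ is finite, nonempty and $|A+\Gamma_N|\le K|A|$, then $|S(A)|\ge(1-\varepsilon)C|A|$.

As in the case $2A+3A$, density on cubes is not enough. On small scales $A$ must be equally dense in all residue classes mod $D=|\det\mathcal L_1|$, because $\mathcal L_1\mathbb Z^d$ has index $D$ in $\mathbb Z^d$ and the other maps must move us through all its classes. So the regularization refines space and residues at the same time.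

**Parameters.** Norms are Euclidean norms and operator norms unless marked otherwise. Put
$$c_4=\sqrt d\sum_{i\ge2}\|\mathcal L_i\|,\quad c_5=\|\mathcal L_1^{-1}\|(\sqrt d+c_4),\quad c_6=2d^{3/2}\|\mathcal L_1\|,\quad C_0=1+c_5+c_6 .$$
Let $R_0$ be a large integer in terms of $K,\varepsilon,\mathcal L$, and let
$$R=R_0^2,\qquad\eta=1/R_0,\qquad J=\lceil(DR)^d\eta^{-3}\rceil,\qquad N=(DR)^J .$$

**Proof.**

**Step 1: a scale at which $A$ is regular.** Fix a set $\Omega$ of representatives of $\mathbb Q^d/\mathbb Z^d$. For $0\le j\le J$ let $h_j=D^JR^{J-j}$ and $m_j=(DR)^{J-j}$, so $h_j=D^jm_j$. The level-$j$ cells are the sets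
$$\{\omega+z:\ z\in\mathbb Z^d\cap h_j(a+[0,1)^d),\ z\equiv b\bmod D^j\}\qquad(\omega\in\Omega,\ a\in\mathbb Z^d,\ b\in(\mathbb Z/D^j)^d).$$
They have $m_j^d$ elements and partition $\mathbb Q^d$. For $j<J$ a level-$j$ cell is a disjoint union of $(DR)^d$ level-$(j+1)$ cells of equal size, its subcells: the side is divided by $R$, and the residue is refined from mod $D^j$ to mod $D^{j+1}$. (For $d=1$, $D=R=2$, $J=1$: the level-$0$ cells are blocks of $4$ consecutive points in a coset of $\mathbb Z$, and each splits into $4$ singletons, first by halves and then by parity.)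

For a cell $P$ let $f(P)=|A\cap P|/|P|$, and let $\mathcal E_j=\sum_{P\text{ of level }j}|P|f(P)^2$. Since $0\le f\le1$, we have $0\le\mathcal E_j\le\sum_P|P|f(P)=|A|$. As $f(P)$ is the average of $f$ over the subcells of $P$,
$$\mathcal E_{j+1}-\mathcal E_j=\sum_P\sum_{P'\subset P}|P'|(f(P')-f(P))^2\ge0 ,$$
so some $j<J$ has $\mathcal E_{j+1}-\mathcal E_j\le|A|/J$. Fix it. Call a level-$j$ cell $P$ good if $|f(P')-f(P)|\le\eta$ for all its subcells $P'$, and bad otherwise. A bad cell contributes at least $|P|(DR)^{-d}\eta^2$ to $\mathcal E_{j+1}-\mathcal E_j$. So the bad cells have total size at most $(DR)^d\eta^{-2}|A|/J\le\eta|A|$, and they contain at most $\eta|A|$ elements of $A$.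

The level-$j$ cells meeting $A$ lie in level-$0$ cells meeting $A$. The latter are cubes of side $h_0=N$ in cosets of $\mathbb Z^d$, so they are contained in $A+\Gamma_N$. Hence the level-$j$ cells meeting $A$ have total size at most $K|A|$.

**Step 2: rescaling to level $0$.** We remove the residues mod $D^j$. Replace $A$ by $D^{-j}A$. This scalar commutes with the $\mathcal L_i$, so $|A|$ and $|S(A)|$ do not change. Take representatives $0\le b<D^j$ coordinatewise and write $z=b+D^jn$. Since $h_j=D^jm_j$, we have $z\in h_j(a+[0,1)^d)$ if and only if $n+D^{-j}b\in m_ja+[0,m_j)^d$. As $m_j$ is an integer and $0\le D^{-j}b<1$ coordinatewise, this holds if and only if $n\in m_ja+[0,m_j)^d$. In the same way, $z\in h_{j+1}(a'+[0,1)^d)$ if and only if $n\in\rho a'+[0,\rho)^d$, where $\rho=h_{j+1}/D^j=m_j/R=Dm_{j+1}$. Finally $\{D^{-j}(\omega+b)\}$ is again a set of representatives of $\mathbb Q^d/\mathbb Z^d$: every $D^jx$ is uniquely $\omega+b+D^jn$, so every $x$ is uniquely $D^{-j}(\omega+b)+n$. We call it $\Omega$ again. With $m=m_j$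 the situation is now this.

* Cells: $P(\omega,a)=\omega+\mathbb Z^d\cap(ma+[0,m)^d)$, of size $m^d$.
* Subcells: $\{\omega+n:n\in\mathbb Z^d\cap(\rho a'+[0,\rho)^d),\ n\equiv\beta\bmod D\}$, of size $(\rho/D)^d$. Here $\rho=m/R$ is an integer divisible by $D$.
* With $\mathcal G$ the set of good cells,
$$\sum_{P\in\mathcal G}f(P)|P|\ge(1-\eta)|A|,\qquad\sum_{P\in\mathcal G,\,f(P)>0}|P|\le K|A|.\tag{11}$$

**Step 3: level sets as bodies over the base.** We turn the good cells of density at least $s$ into compact sets. Let $\theta=C_0/R_0<1/4$. For $s>\eta$ let $\mathcal G_s=\{P\in\mathcal G:f(P)\ge s\}$, a finite set, and for $\omega\in\Omega$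
$$\mathcal K_s(\omega)=\bigcup_{a:\,P(\omega,a)\in\mathcal G_s}\bigl(ma+[\theta m,(1-\theta)m]^d\bigr)\subset\mathbb R^d .$$
These cubes are disjoint, so
$$\sum_\omega\operatorname{vol}\mathcal K_s(\omega)=(1-2\theta)^d\sum_{P\in\mathcal G_s}|P|.\tag{12}$$
For $\omega_1,\dots,\omega_k\in\Omega$ write $\sum_i\mathcal L_i\omega_i=\omega'+n_0$ with $\omega'\in\Omega$ and $n_0\in\mathbb Z^d$. Let $V_s(\omega')$ be the union of the sets $n_0+\sum_i\mathcal L_i\mathcal K_s(\omega_i)$ over all tuples leading to $\omega'$ with all $\mathcal K_s(\omega_i)\ne\emptyset$. This is a finite union of compact sets. To count $S(A)$ we use an intermediate scale: $\rho'=m/R_0=R_0\rho$, an integer, and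
$$T(\omega',b)=\omega'+\mathbb Z^d\cap(\rho'b+[0,\rho')^d)\qquad(\omega'\in\Omega,\ b\in\mathbb Z^d).$$
These sets have size $\rho'^d$ and partition $\mathbb Q^d$. Note $\rho\ll\rho'\ll m$: the sets $T$ are small compared with cells and large compared with subcells.

**Claim 11.** If $s>\eta$ and $\mathcal C:=\rho'b+[0,\rho')^d$ meets $V_s(\omega')$, then $|S(A)\cap T(\omega',b)|\ge(s-\eta-C_0/R_0)\rho'^d$.

**Step 4: proof of Claim 11, choosing the points for $i\ge2$.** Let $y=n_0+\sum_i\mathcal L_ip_i\in\mathcal C$ with $p_i\in ma_i+[\theta m,(1-\theta)m]^d$ and $P(\omega_i,a_i)\in\mathcal G_s$. In particular $s\le1$. For $i\ge2$ let $\sigma_i$ be the grid cube $\rho a'+[0,\rho)^d$ containing $p_i$. As $m=R\rho$, it lies in $ma_i+[0,m)^d$. Each residue class mod $D$ in $\sigma_i$ gives a subcell of the good cell $P(\omega_i,a_i)$, of density at least $s-\eta>0$. So this class contains some $b_i\in\sigma_i\cap\mathbb Z^d$ with $\omega_i+b_i\in A$.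

By Lemma 4, $\sum_i\mathcal L_i\mathbb Z^d=\mathbb Z^d$, so every class $\zeta\in\mathbb Z^d/\mathcal L_1\mathbb Z^d$ contains some $\sum_{i\ge2}\mathcal L_i\beta_i$ with $\beta_i\in\mathbb Z^d$. Since $D\mathbb Z^d\subseteq\mathcal L_1\mathbb Z^d$ (use the adjugate matrix), this class depends only on the $\beta_i$ mod $D$. Hence for each $\zeta$ we can choose $b_i^\zeta\in\sigma_i\cap\mathbb Z^d$ $(i\ge2)$ with $\omega_i+b_i^\zeta\in A$ and $\sum_{i\ge2}\mathcal L_ib_i^\zeta\in\zeta$. Put $q^\zeta=n_0+\sum_{i\ge2}\mathcal L_ib_i^\zeta$. As $\zeta$ varies, the $q^\zeta$ represent all $D$ classes mod $\mathcal L_1\mathbb Z^d$. The points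
$$\omega'+q^\zeta+\mathcal L_1n=\mathcal L_1(\omega_1+n)+\sum_{i\ge2}\mathcal L_i(\omega_i+b_i^\zeta)\qquad(\omega_1+n\in A\cap P(\omega_1,a_1))$$
lie in $S(A)$. They are distinct for distinct $(\zeta,n)$: different $\zeta$ give different classes, and $\mathcal L_1$ is injective. Such a point lies in $T(\omega',b)$ if and only if $n\in\Xi^\zeta:=\mathcal L_1^{-1}(\mathcal C-q^\zeta)$, a parallelepiped of volume $\rho'^d/D$.

**Step 5: proof of Claim 11, the set $\Xi^\zeta$ stays inside the cell.** We have $|q^\zeta-(y-\mathcal L_1p_1)|=|\sum_{i\ge2}\mathcal L_i(b_i^\zeta-p_i)|\le c_4\rho$, because $b_i^\zeta,p_i\in\sigma_i$. For $x\in\Xi^\zeta$ both $\mathcal L_1x+q^\zeta$ and $y$ lie in $\mathcal C$, so $|\mathcal L_1(x-p_1)|\le\sqrt d\rho'+c_4\rho\le(\sqrt d+c_4)\rho'$. Hence $|x-p_1|_\infty\le c_5\rho'=c_5m/R_0<\theta m$, and $\Xi^\zeta\subset ma_1+(0,m)^d$. This is why the cubes in $\mathcal K_s$ were shrunk.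

**Step 6: proof of Claim 11, counting.** A grid cube of side $\rho$ contained in $\Xi^\zeta$ contains at least $(s-\eta)\rho^d$ integer points $n$ with $\omega_1+n\in A$: sum over its $D^d$ subcells, each of density at least $s-\eta$. A point of $\Xi^\zeta$ not covered by such cubes lies in a grid cube not contained in $\Xi^\zeta$, hence within $\sqrt d\rho$ of the complement of $\Xi^\zeta$. Its image under $x\mapsto\mathcal L_1x+q^\zeta$ is a point of $\mathcal C$ within $t:=\|\mathcal L_1\|\sqrt d\rho$ of the complement of $\mathcal C$, so some coordinate of it is within $t$ of an end of the corresponding side of $\mathcal C$. These images have volume at most $2d(t/\rho')\rho'^d=(c_6/R_0)\rho'^d$, so the uncovered part of $\Xi^\zeta$ has volume at most $(c_6/R_0)\rho'^d/D$. The number of admissible $n\in\Xi^\zeta$ is therefore at least $(s-\eta)(1-c_6/R_0)\rho'^d/D$. Summing over the $D$ classes $\zeta$ and using $s-\eta\le1$ and $c_6\le C_0$,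
$$|S(A)\cap T(\omega',b)|\ge(s-\eta)(1-c_6/R_0)\rho'^d\ge(s-\eta-C_0/R_0)\rho'^d .$$
This proves Claim 11.

**Step 7: volumes on the fibers, cardinality on the base.** The aim is, for $s>\eta$,
$$\sum_{\omega'}\operatorname{vol}V_s(\omega')\ge C\sum_\omega\operatorname{vol}\mathcal K_s(\omega).\tag{13}$$
For $\lambda>0$ let $B_\lambda=\{\omega:\operatorname{vol}\mathcal K_s(\omega)\ge\lambda\}$, a finite set, viewed in $(\mathbb Q/\mathbb Z)^d$. If $\omega'\in\sum_i\mathcal L_iB_\lambda$, then $V_s(\omega')$ contains a translate of some $\sum_i\mathcal L_i\mathcal K_s(\omega_i)$ with $\omega_i\in B_\lambda$. Since $\operatorname{vol}(\mathcal L_i\mathcal K_s(\omega_i))\ge\lambda_i^d\lambda$, Brunn–Minkowski gives $\operatorname{vol}V_s(\omega')\ge(\sum_i\lambda_i\lambda^{1/d})^d=C\lambda$. By Corollary 6 (trivially if $B_\lambda=\emptyset$),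
$$\#\{\omega':\operatorname{vol}V_s(\omega')\ge C\lambda\}\ge|B_\lambda| .$$
Integrating over $\lambda\in(0,\infty)$ gives $C^{-1}\sum_{\omega'}\operatorname{vol}V_s(\omega')\ge\sum_\omega\operatorname{vol}\mathcal K_s(\omega)$, which is (13).

**Step 8: integrating over the density $s$.** Put $\eta'=\eta+C_0/R_0$, which is less than $1$ for $R_0$ large, and $g(T)=|S(A)\cap T|/|T|$. Fix $s>\eta'$ and $\omega'$. The cubes $\rho'b+[0,\rho')^d$ that meet $V_s(\omega')$ cover it, and by Claim 11 the corresponding sets $T=T(\omega',b)$ have $g(T)\ge s-\eta'$. So the sets $T$ with $g(T)\ge s-\eta'$ have total size at least $\sum_{\omega'}\operatorname{vol}V_s(\omega')$. Since $\int_{\eta'}^1\mathbf 1[g(T)\ge s-\eta']\,ds\le g(T)$ and $|S(A)|=\sum_T|T|g(T)$, we get from (13) and (12)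
$$|S(A)|\ge\int_{\eta'}^1\sum_{\omega'}\operatorname{vol}V_s(\omega')\,ds\ge C(1-2\theta)^d\int_{\eta'}^1\sum_{P\in\mathcal G_s}|P|\,ds=C(1-2\theta)^d\sum_{P\in\mathcal G}|P|\,(f(P)-\eta')_+ .$$
(The integrands are step functions of $s$, since $\mathcal G_s$ takes finitely many values for $s>\eta'$.) By (11) the last sum is at least
$$\sum_{P\in\mathcal G,\,f(P)>0}|P|(f(P)-\eta')\ge(1-\eta-\eta'K)|A| .$$
So $|S(A)|\ge C(1-2\theta)^d(1-\eta-\eta'K)|A|$. As $R_0\to\infty$ with $K$ and $\mathcal L$ fixed, $\theta,\eta,\eta'\to0$, so this is at least $(1-\varepsilon)C|A|$ once $R_0$ is large. $\square$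

## 8. The change of variables $\tau$ and the proof of Theorem 2

The degenerate cases were settled in Section 4. It suffices to treat $\varepsilon\in(0,1)$. Let $\delta=\varepsilon/2$ and $K=\max(1,K(\delta,\mathcal L))$ with $K(\delta,\mathcal L)$ from Proposition 9. Let $N=N(K/(1-\delta),\varepsilon/2,\mathcal L)$ from Proposition 10, and let $n_0\ge1$ be given by Proposition 9 for this $N$. This order is legitimate because $K(\delta,\mathcal L)$ does not depend on $N$.

Let $|A|\ge n_0$. If $|S(A)|>C|A|$, we are done. Otherwise take $A'$ and $\tau$ from Proposition 9 and put $\tilde A=\tau^{-1}A'\subset\mathbb Q^d$. Then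
$$|\tilde A+\Gamma_N|=|A'+\tau\Gamma_N|\le K|A|\le\frac K{1-\delta}|\tilde A| .$$
To compare the sums, let $\tau'=\mathcal L_1\tau\mathcal L_1^{-1}$. As $\tau$ commutes with $T_i$,
$$\mathcal L_i\tau=\mathcal L_1T_i\tau=\mathcal L_1\tau T_i=\tau'\mathcal L_1T_i=\tau'\mathcal L_i,$$
so $S(A')=\tau'S(\tilde A)$. By Proposition 10,
$$|S(A)|\ge|S(A')|=|S(\tilde A)|\ge(1-\varepsilon/2)C|A'|\ge(1-\varepsilon/2)^2C|A|\ge(1-\varepsilon)C|A| .$$
This proves Theorem 2, and with it (4), for all $k\ge1$ and $d\ge1$. $\blacksquare$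

## 9. Families that are not coprime, and when the constant is optimal

For irreducible $\mathcal L_1,\dots,\mathcal L_k$, not all singular, let
$$\varrho=\min\{|\det P\det Q|:\ P,Q\in GL_d(\mathbb Q),\ P\mathcal L_iQ\in M_d(\mathbb Z)\text{ for all }i\}.$$
If, say, $\det\mathcal L_1\ne0$, then $|\det P\det\mathcal L_1\det Q|$ is a positive integer, so the values lie in $|\det\mathcal L_1|^{-1}\mathbb Z_{>0}$, and the minimum exists and is positive. Taking $P=Q=I$ shows $\varrho\le1$, and $\varrho=1$ if and only if the family is coprime. For $d=1$, $\varrho$ is $1$ over the greatest common divisor.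

**Theorem 12.** Let $\mathcal L_1,\dots,\mathcal L_k$ be irreducible (not necessarily coprime), not all singular. For every torsion-free abelian group $G$ and every finite nonempty $A\subset G^d$, $|\mathcal L_1A+\dots+\mathcal L_kA|\ge\varrho\,C\,|A|-o(|A|)$, with $o(\cdot)$ depending only on the $\mathcal L_i$.

**Proof.**

**Step 1: reduction to $G=\mathbb Z$.** The coordinates of the elements of $A$ generate a finitely generated torsion-free group $G_0\cong\mathbb Z^r$, and $A\subset G_0^d$. If $r=0$, then $A$ is a single point and both $A$ and $S(A)$ have size $1$; such a set is also modeled by $\{0\}\subset\mathbb Z^d$. If $r\ge1$, apply the homomorphism $\mathbb Z^r\to\mathbb Z$, $x\mapsto\sum_ix_iM^{i-1}$, to each coordinate. It commutes with the integer matrices $\mathcal L_i$. For $M$ large it is injective on $A$ and on $S(A)$, because each of the finitely many nonzero differences has a nonzero coordinate vector, which maps to a nonzero polynomial in $M$. So we may assume $G=\mathbb Z$.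

**Step 2: reduction to a coprime family.** Let $P,Q$ attain $\varrho$ and put $\mathcal L_i''=P\mathcal L_iQ$, integer matrices. They are irreducible: if $\mathcal L_i''U\subseteq V$ for all $i$, then $\mathcal L_i(QU)\subseteq P^{-1}V$ for all $i$. They are coprime: if all $P'\mathcal L_i''Q'$ were integral with $0<|\det P'\det Q'|<1$, then $P'P$ and $QQ'$ would contradict the minimality of $\varrho$. Fix an integer $q\ge1$ with $qQ^{-1}$ integral and put $A''=qQ^{-1}A\subset\mathbb Z^d$. Then $|A''|=|A|$ and $\sum_i\mathcal L_i''A''=qP\,S(A)$. Theorem 2, in the form (4), applies to $A''$ with constant $(\sum_i|\det\mathcal L_i''|^{1/d})^d=\varrho C$. $\square$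

**Theorem 13.** Let $\mathcal L_i$ be as in Theorem 12, and suppose there are $F,F'\in GL_d(\mathbb R)$ such that every $F'\mathcal L_iF$ is a real multiple of an orthogonal matrix. Then $\varrho C$ in Theorem 12 is optimal. In particular, for such families the inequality (4) holds if and only if the family is coprime.

For instance, the pair $I$, $\begin{pmatrix}0&2\\1&0\end{pmatrix}$ satisfies the hypothesis: with $F$ a matrix of real eigenvectors and $F'=F^{-1}$, the two products are $I$ and $\sqrt2\operatorname{diag}(1,-1)$, up to the order of the eigenvectors.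

**Proof.** Let $P,Q$ attain $\varrho$, and put $\Lambda=Q\mathbb Z^d$, $\Lambda'=P^{-1}\mathbb Z^d$. Then $\mathcal L_i\Lambda=P^{-1}(P\mathcal L_iQ)\mathbb Z^d\subseteq\Lambda'$. For a convex body $\mathcal K$ and $t\to\infty$ let $A_t=\Lambda\cap t\mathcal K$, multiplied by a fixed integer if one wants a subset of $\mathbb Z^d$; this does not change any cardinality. Then $|A_t|\sim t^d\operatorname{vol}(\mathcal K)/|\det Q|$. Also $S(A_t)\subseteq\Lambda'\cap t\sum_i\mathcal L_i\mathcal K$, and the right side has asymptotically $t^d|\det P|\operatorname{vol}(\sum_i\mathcal L_i\mathcal K)$ points. Hence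
$$\limsup_{t\to\infty}\frac{|S(A_t)|}{|A_t|}\le\varrho\,\frac{\operatorname{vol}(\sum_i\mathcal L_i\mathcal K)}{\operatorname{vol}(\mathcal K)} .$$
Write $F'\mathcal L_iF=c_iO_i$ with $O_i$ orthogonal, and take $\mathcal K=F\mathbb B$ with $\mathbb B$ the unit ball. Then $\mathcal L_i\mathcal K=F'^{-1}c_iO_i\mathbb B=|c_i|F'^{-1}\mathbb B$, so $\sum_i\mathcal L_i\mathcal K=(\sum_i|c_i|)F'^{-1}\mathbb B$, and the volume ratio is $(\sum_i|c_i|)^d/(|\det F'||\det F|)$. Since $\lambda_i=|c_i|(|\det F||\det F'|)^{-1/d}$, this equals $C$. So the limsup is at most $\varrho C$, and no larger constant is possible in Theorem 12. If the family is not coprime, then $\varrho<1$, and (4) fails along $A_t$ because $\varrho C<C$. If it is coprime, (4) holds by Theorem 2. $\square$
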